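# Nested twisting discs and spectral norms of iterates on the sphere

## 1. Four nested invariant discs with twist between them

Let $S^2$ carry an area form $\sigma$, and let $|B|$ denote the area of $B\subset S^2$. We normalize $|S^2|=1$. Multiplying $\sigma$ by a constant multiplies every area, action and spectral norm below by that constant, so nothing is lost. Let $z:S^2\to[0,1]$ be the normalized height and $\theta\in\mathbb T=\mathbb R/\mathbb Z$ the angle, so that $\sigma=dz\wedge d\theta$ off the poles. With the convention $\iota_{X_H}\sigma=-dH$, a function $h(z)$ generates $X_h=h'(z)\,\partial_\theta$: the circle at height $z$ is rotated by $h'(z)$ turns.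

The proof turns on four nested invariant discs, with collars in which points rotate at different speeds. To define this we need rotation numbers.

**Blow-up and rotation number.** Let $\phi\in\mathrm{Ham}(S^2)$ fix two points $a\ne b$, and put $A=S^2\setminus\{a,b\}$. Let $\bar A\cong\mathbb T\times[0,1]$ be the blow-up of $S^2$ at $a$ and $b$: each of the two points is replaced by its circle of directions, $\partial_a$ or $\partial_b$. Let $\pi:\bar A\to S^2$ be the projection. Since $\phi$ is smooth, it extends to a homeomorphism $\hat\phi$ of $\bar A$, which acts on $\partial_a,\partial_b$ by the projectivized derivatives. Let $\theta$ be the angular coordinate of $\bar A$, let $\eta=d\theta$, and fix a lift $\tilde\phi$ to the universal cover. The displacement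
$$D_\phi(y)=\theta(\tilde\phi\tilde y)-\theta(\tilde y)$$
is a continuous function on $\bar A$, and the rotation number is
$$\mathrm{rot}(y)=\lim_{n\to\infty}\tfrac1n\big(\theta(\tilde\phi^n\tilde y)-\theta(\tilde y)\big)$$
when the limit exists. Another choice of lift changes $\mathrm{rot}$ by an integer constant. For $\phi$ generated by $h(z)$ with $a=\{z=0\}$, $b=\{z=1\}$, we have $\mathrm{rot}=h'(z)$, with value $h'(0)$ on $\partial_a$ and $h'(1)$ on $\partial_b$.

We use the following properties. When it exists everywhere, $\mathrm{rot}$ is $\hat\phi$-invariant, and it is constant on $\partial_a$ and on $\partial_b$ (rotation number of a circle homeomorphism). If $y\in A$ and $\phi^k(y)=y$, then the lift of $\phi^k$ moves $\tilde y$ by an integer $m$ and $\mathrm{rot}(y)=m/k$. So *periodic points in $A$ have rational rotation number*. By Birkhoff's theorem, $\int_BD_\phi\,\sigma=\int_B\mathrm{rot}\,\sigma$ for every measurable invariant $B\subset A$.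

**Definition (twist configuration).** $(\phi;a,b,U_0,\dots,U_3)$ is a *twist configuration* if $\phi\in\mathrm{Ham}(S^2)$ fixes $a\ne b$, $\mathrm{rot}$ exists everywhere and is continuous on $\bar A$, and the $U_i$ are connected, simply connected, open, $\phi$-invariant sets such that, with $V_0:=S^2\setminus\overline{U_3}$:

1. $a\in U_0$, $\overline{U_i}\subset U_{i+1}$ for $i=0,1,2$, $b\in V_0$, and $V_0$ is connected and simply connected;
2. $\mathrm{rot}$ is constant and irrational on each $\partial U_i$;
3. for some $\rho_1<\rho_2$: $\mathrm{rot}\le\rho_1$ on $U_1\setminus U_0$ and $\mathrm{rot}\ge\rho_2$ on $U_3\setminus U_2$;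
4. for $i=1,3$ there are irrational $\tau_i<\tau_i'$ such that the open sets $B_i'=\{y\in U_i\setminus\overline{U_{i-1}}:\mathrm{rot}(y)<\tau_i\}$ and $B_i''=\{y\in U_i\setminus\overline{U_{i-1}}:\mathrm{rot}(y)>\tau_i'\}$ are nonempty.

So there are two collars, $U_1\setminus U_0$ and $U_3\setminus U_2$. Inside each collar the rotation number varies (condition 4), and the outer collar rotates faster than the inner one (condition 3).

*Example.* Let $\phi$ be generated by $h(z)=z^2/2$, so that $\mathrm{rot}=z$. Choose irrational $0<z_0<z_1<z_2<z_3<1$ and $U_i=\{z<z_i\}$. Then $V_0=\{z>z_3\}$, $\mathrm{rot}=z_i$ on $\partial U_i$, condition 3 holds with $\rho_1=z_1$, $\rho_2=z_2$, and condition 4 holds for any irrational $\tau_i<\tau_i'$ in $(z_{i-1},z_i)$. Here $|U_0|=z_0$ and $|V_0|=1-z_3$. A rotation, on the other hand, has constant $\mathrm{rot}$ and violates condition 3.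

**What the discs are for.** Fix a ground field $\mathbb K$. The spectral norm of $\phi\in\mathrm{Ham}(S^2)$ is
$$\gamma(\phi)=\inf_H\big(c([S^2],H)+c([S^2],\bar H)\big),$$
where $H$ runs over the Hamiltonians with time-one map $\phi$, $\bar H(t,x)=-H(t,\phi_H^t(x))$ generates the inverse flow, and $c$ denotes Floer spectral invariants with Novikov coefficients over $\mathbb K$ (recalled in Section 2). It vanishes only at the identity, so we can ask in plain terms: *can the iterates $\phi^k$ come back $\gamma$-close to the identity?* They do if $\phi$ is *torsion* ($\phi^m=\mathrm{id}$ for some $m\ge1$). They also do if $\phi$ is a *pseudo-rotation*, that is, if it has exactly two periodic points. The discs show that nothing else can do this when the topological entropy $h_{top}$ is zero.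

**Theorem A.** Let $\phi\in\mathrm{Ham}(S^2)$ be non-torsion, with at least three periodic points and $h_{top}(\phi)=0$. Then there is $\delta>0$ with $\gamma(\phi^k)\ge\delta$ for all $k\ge1$. The ground field $\mathbb K$ is arbitrary.

**Theorem B.** For $\phi\in\mathrm{Ham}(S^2)$: $\liminf_{k\ge1}\gamma(\phi^k)=0$ if and only if $\phi$ is torsion or a pseudo-rotation. In all other cases $\inf_{k\ge1}\gamma(\phi^k)>0$.

**Theorem C.** If $(\phi;a,b,U_0,\dots,U_3)$ is a twist configuration, then $\liminf_k\gamma(\phi^k)\ge\min(|U_0|,|S^2\setminus\overline{U_3}|)$. Always $\gamma\le\frac12\mathrm{area}(S^2)$. If $\phi$ is the time-one map of $h(z)$, where $z:S^2\to[0,1]$ is the normalized height and $h''(\frac12)\ne0$, then $\lim_k\gamma(\phi^k)=\frac12\mathrm{area}(S^2)$.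

The question answered by Theorem A is from Habib Alizadeh and Egor Shelukhin, "Invariant sets and spectral rigidity of Hamiltonian diffeomorphisms", arXiv:2610.12279 (2026). For Theorem B we take from the statement of the problem two known facts: pseudo-rotations satisfy $\liminf_k\gamma(\phi^k)=0$, and $h_{top}(\phi)>0$ implies a uniform positive lower bound for $\gamma(\phi^k)$. Apart from standard Floer theory, the proof of Theorem A uses one deep external result, a theorem of Le Calvez and Tal stated in Section 6.

Sections 2–5 show that a twist configuration bounds $\gamma(\phi^k)$ from below. Sections 6–8 produce a twist configuration from the hypotheses of Theorem A. Section 9 assembles the proofs.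

## 2. The spectral norm on the sphere, by hand

**Conventions.** A capped orbit is a 1-periodic orbit $x$ of $H$ with a disc $w$ bounded by it, and its action is
$$\mathcal A_H(\bar x)=\int_0^1H_t(x(t))\,dt-\int_w\sigma .$$
Changing the cap changes the action by an integer. $\mathrm{Spec}(H)$ is the set of all actions. Floer's equation is $\partial_su+J_t(u)(\partial_tu-X_{H_t}(u))=0$. With $x_\pm=\lim_{s\to\pm\infty}u$ the energy is $E(u)=\mathcal A_H(\bar x_-)-\mathcal A_H(\bar x_+)$, and the differential $d$ sends $x_-$ to $x_+$. We grade so that $[S^2]$ and $[pt]$ have degrees $2$ and $0$. The Novikov variable $q$ has degree $-4$, $[pt]*[pt]=q[S^2]$, and $c(q^{\pm1}a,H)=c(a,H)\mp1$. The minimal Chern number of $S^2$ is $2$.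

For nondegenerate $H$ the $\mathbb Z$-graded complex $CF_*(H)$ over $\mathbb K$ generated by capped orbits is finite dimensional in each degree, because an orbit has one capping in each degree of a fixed class mod $4$. The invariants $c([S^2],H)$ and $c([pt],H)$ are computed in degrees $2$ and $0$. Completing to coefficients $\mathbb K[q^{-1},q]]$ does not change them, since projecting a cycle to a degree component does not raise its action level. Passing to a universal Novikov field does not change them either, since projection to integer exponents is a chain map that does not raise the action level.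

**Standard facts** (Schwarz, Oh, Entov–Polterovich, Usher; Piunikhin–Salamon–Schwarz). For $a=[S^2],[pt]$ we have $c(a,H)\in\mathrm{Spec}(H)$. With $H\#K=H_t+K_t\circ(\phi_H^t)^{-1}$, which generates $\phi_H^t\phi_K^t$, one has $c(a*b,H\#K)\le c(a,H)+c(b,K)$. The invariant $c$ is Hofer-continuous and, for normalized $H$, depends only on the homotopy class of the path $\{\phi_H^t\}$ rel endpoints. Poincaré duality says $c([S^2],\bar H)=-c([pt],H)$. Hence, with
$$\tilde\gamma(H):=c([S^2],H)-c([pt],H)\ge0,\qquad \gamma(\phi)=\inf_{\phi_H^1=\phi}\tilde\gamma(H).$$
Adding a function of $t$ to $H$ does not change $\tilde\gamma(H)$. Moreover $\gamma(\phi\psi)\le\gamma(\phi)+\gamma(\psi)$, $\gamma(\phi^{-1})=\gamma(\phi)$, and $\gamma(\phi)=0$ iff $\phi=\mathrm{id}$. Reparametrizing time changes neither the homotopy class of the path nor the time-integral of the mean of $H$, hence not $c$. So we always assume that Hamiltonians vanish for $t$ near $\mathbb Z$; autonomous ones are tacitly multiplied by a bump function of $t$ with integral $1$.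

**Rotations.** We compute $c([pt],sz)=0$ and $c([pt],-sz)=-s$ for $0\le s\le1$. For small $s>0$ Floer theory of $\pm sz$ is Morse theory, so $c([pt],\cdot)$ is the minimum: $0$ and $-s$ respectively. For $0<s<1$ the only orbits are the poles, and the spectra are $\mathbb Z\cup(s+\mathbb Z)$ and $\mathbb Z\cup(-s+\mathbb Z)$. The two branches do not meet, so by continuity and spectrality the value stays on its branch, and it extends to $s=1$ by continuity. By duality $c([S^2],sz)=-c([pt],-sz)=s$ and $c([S^2],-sz)=-c([pt],sz)=0$. Hence $\tilde\gamma(\pm sz)=s$. The rotation by $s$ turns is generated by $sz$ and by $-(1-s)z$, so its spectral norm is at most $\min(s,1-s)$. For the rotation $\phi$ by $s$ turns this gives $\gamma(\phi^k)\le\mathrm{dist}(ks,\mathbb Z)$, which accumulates at $0$ for every $s$. Rotations therefore return to the identity, and Theorem A must exclude them; its hypotheses do so, since a rotation is torsion or has only two periodic points.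

**Lemma 1.** (i) $\tilde\gamma(H)\le1$. With $R=z$, which generates a full rotation, $\tilde\gamma(H\#R)\le1-\tilde\gamma(H)$; hence $\gamma\le\frac12$. (ii) If $f\in\mathrm{Ham}(S^2)$ is generated by $H$ and all capped 1-periodic orbits of $H$ have the same action mod $\mathbb Z$, then $f=\mathrm{id}$.

*Proof.* (i) As $c([pt],0)=0$,
$$c([S^2],H)=c(q[S^2],H)+1=c([pt]*[pt],H\#0)+1\le c([pt],H)+1 .$$
We have just seen $c([pt],R)=0$ and, as $\bar R=-z$, $c([pt],\bar R)=-1$. Use $[S^2]=[pt]*q^{-1}[pt]$, $c(q^{-1}[pt],\cdot)=c([pt],\cdot)+1$ and $(H\#R)\#\bar R=H$:
$$c([S^2],H\#R)\le c([pt],H)+1+c([pt],R)=c([pt],H)+1,$$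
$$c([S^2],H)\le c([pt],H\#R)+1+c([pt],\bar R)=c([pt],H\#R).$$
Therefore $\tilde\gamma(H\#R)\le c([pt],H)+1-c([S^2],H)=1-\tilde\gamma(H)$. Since $R$ generates a loop, $H$ and $H\#R$ generate the same map, and one of $\tilde\gamma(H)$, $1-\tilde\gamma(H)$ is at most $\frac12$.

(ii) By spectrality $\tilde\gamma(H)$ is a difference of actions, so $\tilde\gamma(H)\in\mathbb Z\cap[0,1]$. If it is $0$, then $\gamma(f)=0$. If it is $1$, then $\tilde\gamma(H\#R)\le0$, and again $\gamma(f)=0$. So $f=\mathrm{id}$. $\square$

**Where the action spectrum alone stops.** The first thing to try for a lower bound is spectrality, as in (ii): $\tilde\gamma$ is a difference of two actions, so look for a gap in the spectrum. Take $h=z^2/2$ and $\phi^k$, generated by $kh$. Its fixed points fill the circles $z=m/k$, $0\le m\le k$ (poles for $m=0,k$). The orbits on this circle turn $m$ times around $a$; capping by the disc $\{z'<z\}$ covered $m$ times gives the action $kh(z)-mz=-\frac{m^2}{2k}$, and all other actions are obtained by adding integers. The differences of actions include $\frac1{2k}$ (take $m=0,1$). So spectrality permits $\tilde\gamma(kh)=\frac1{2k}$,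 although Theorem C says that $\gamma(\phi^k)\to\frac12$. The spectrum does not say which orbits Floer theory connects. We need to control Floer cylinders, and the discs $U_i$ do this.

## 3. Floer cylinders through a point

The quantum product with $[pt]$ can be seen on the chain level by counting cylinders through a chosen point $p$. The choice of $p$ matters on the chain level and not in homology, and both facts will be used: the first to localize the operator, the second to move $p$ from $U_0$ to $V_0$.

Let $H$ be nondegenerate and $J$ regular for Floer cylinders. For generic $p\in S^2$, counting index-2 cylinders with $u(0,0)=p$ defines $P_p:CF_*\to CF_{*-2}$. For a generic path $\ell$ from $p$ to $p'$, counting pairs $(u,r)$ with $u$ of index $1$ and $u(0,0)=\ell(r)$ defines $T:CF_*\to CF_{*-1}$.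

**Lemma 2.** $P_p$ is a chain map,
$$P_p-P_{p'}=\pm dT\pm Td,\tag{1}$$
and in homology $P_p$ sends the class of $[S^2]$ to the class of $[pt]$ up to sign. All of $d,P_p,P_{p'},T$ strictly decrease action on generators.

*Proof.* **Step 1: compactness.** We must see that only the usual breaking occurs. The moduli spaces involved consist of cylinders of index at most $3$. Every nonconstant holomorphic sphere has $c_1\ge2$, so a sphere bubble takes away index at least $4$ and would leave cylinders of negative total index, which do not exist for regular $J$. Generic $p$ and $\ell$ avoid the finitely many points $x(0)$, $x$ an orbit, so the marked point never lies on a constant cylinder. Generic $p$ also avoids the images of $u\mapsto u(0,0)$ on index-1 cylinders: these cylinders form, up to recapping, finitely many one-dimensional families, so the images have measure zero. Coherent orientations allow any $\mathbb K$.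

**Step 2: the algebraic identities.** Index-3 cylinders with $u(0,0)=p$ form a one-dimensional space. At its ends an index-1 cylinder breaks off, before or after the index-2 cylinder carrying the marked point, so $P_p$ is a chain map up to sign. Pairs $(u,r)$ with $u$ of index $2$ and $u(0,0)=\ell(r)$ form a space of dimension $2+1-2=1$. Its ends are $r=0$ and $r=1$, counted by $P_p$ and $P_{p'}$, and breakings into two index-1 cylinders one of which carries the marked point, counted by $dT$ and $Td$. This is (1). All counted cylinders have index $1$ or $2$, hence are nonconstant with $E(u)>0$, which gives the last statement.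

**Step 3: $P_p$ sends $[S^2]$ to $\pm[pt]$.** We compare two ways of putting a point constraint on planes. The PSS cycles are given by planes $u:\mathbb C\to S^2$. In coordinates $z=e^{2\pi(s+it)}$ on $\mathbb C$ they satisfy $\partial_su+J_{s,t}(\partial_tu-\beta(s)X_{H_t})=0$, where $\beta=0$ for $s\le0$, and $\beta=1$, $J_{s,t}=J_t$ for $s\ge1$, and they converge to an orbit $x$ as $s\to+\infty$. For output $x$ the dimension is $2-\deg x$. The rigid planes give $PSS([S^2])$. Planes with $u(z{=}0)=p$ give $PSS([pt])$ (use a Morse function with minimum $p$).

Consider pairs $(R,u)$, $R\in[-\infty,\infty)$, with $u(s{=}R,t{=}0)=p$, where $R=-\infty$ means $z=0$; in the coordinate $e^{2\pi R}\in[0,\infty)$ this is a boundary point. The dimension is $(2-\deg x)+1-2=1-\deg x$. For $\deg x=1$ the count defines $K\in CF_1$. For $\deg x=0$ the space is one-dimensional, and its ends are of three types.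

* $R=-\infty$. This gives $PSS([pt])$.
* $R\to\infty$. The marked point then lies on a cylinder that breaks off. By genericity this cylinder has index at least $2$, so the plane has output of degree at least $2$. Since the plane has dimension $2-\deg\ge0$, the degree is exactly $2$ and nothing else breaks off. This gives $P_p(PSS([S^2]))$.
* Breaking at finite $R$. This gives $dK$.

A bubble would leave a plane of dimension at most $2-0-4<0$, so bubbling is excluded. Hence $P_p\,PSS([S^2])$ and $PSS([pt])$ are homologous up to sign. $\square$

*Example.* For $H=\varepsilon z$ with small $\varepsilon>0$ the orbits are the poles. With constant caps the maximum $b$ has degree $2$ and the minimum $a$ has degree $0$. All degrees are even, so $d=0$; $CF_2$ is spanned by $b$ and $CF_0$ by $a$. By Lemma 2, $P_p(b)=\pm a$ for generic $p$. So through a generic $p$ there is a cylinder from $b$ to $a$ of energy $\varepsilon$. Such cheap connections between the two caps are what twisting will forbid.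

## 4. What a cylinder must pay

**The cylinder in a fixed time slice.** We transform a Floer cylinder into a quasi-periodic holomorphic map, so that its energy becomes an area count. Let $\psi'\in\mathrm{Ham}(S^2)$ be nondegenerate, generated by a smooth 1-periodic $H'$, with $\psi'$ fixing $a,b$. Let $u$ be a Floer cylinder of positive energy ("nonconstant"). Put $v(s,t)=(\phi^t_{H'})^{-1}(u(s,t))$ for $(s,t)\in\mathbb R^2$ and $J'_t=(\phi^t_{H'})^*J_t$. Since $\phi^{t+1}_{H'}=\phi^t_{H'}\psi'$ and $\partial_tu-X_{H'_t}=d\phi^t_{H'}(\partial_tv)$,
$$v(s,t+1)=\psi'^{-1}(v(s,t)),\quad\partial_sv+J'_t(v)\partial_tv=0,\quad E(u)=\int_{\mathbb R\times[0,1]}v^*\sigma,$$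
and $v(s,t)\to x_\pm\in\mathrm{Fix}(\psi')$ as $s\to\pm\infty$, uniformly for $t$ in compact sets. The case $x_-=x_+$ is allowed.

**Positivity.** We show that preimages under $v$ are discrete and count positively. Fix $y\in S^2$ and $(s_0,t_0)\in v^{-1}(y)$. In a chart centered at $y$ put $\mathbb J(s,t)=J'_t(v(s,t))$. Then $v$ solves the linear equation $\partial_sv+\mathbb J\partial_tv=0$ near $(s_0,t_0)$. Write $\mathbb J\Phi=\Phi J_{st}$ with $\Phi$ smooth, $\det\Phi>0$, and $J_{st}$ the standard complex structure. Substituting $v=\Phi w$ gives $\partial_sw+J_{st}\partial_tw+Sw=0$ with $S=\Phi^{-1}(\partial_s\Phi+\mathbb J\partial_t\Phi)$ smooth. By the similarity principle (Carleman; see McDuff–Salamon), locally $w=Bh$ with $B$ continuous, complex-valued, nowhere zero, and $h$ holomorphic. So either $v\equiv y$ near $(s_0,t_0)$, or $(s_0,t_0)$ is an isolated preimage with positive local degree. The set of points near which $v\equiv y$ is open. It is also closed, since a limit of such points is a non-isolated preimage. So in the first case $v$ is constant, $\partial_su\equiv0$ and $E(u)=0$, which is excluded. Hence $v^{-1}(y)$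 is discrete with positive multiplicities, and $v$ is an open map.

For $y\ne x_\pm$ let $n(y)\ge0$ be the number of points of $v^{-1}(y)$ in $\mathbb R\times[0,1)$, with multiplicity. It is finite because $v\to x_\pm$ at the ends. Since $v^*\sigma\ge0$, and for almost every $y$ all preimages are regular (Sard) and so of multiplicity one, the area formula gives
$$\int_{S^2}n\,\sigma=E(u).\tag{2}$$

**How $n$ varies.** We express the variation of $n$ by intersection numbers. Let $e=v(\cdot,0)$, a smooth path from $x_-$ to $x_+$. Its image has measure zero, its closure adds only $x_\pm$, and $v(\cdot,1)=\psi'^{-1}e$. For a path $\zeta$ in $S^2\setminus\{x_\pm\}$ with endpoints off $e$, let $\mathrm{Int}(e,\zeta)\in\mathbb Z$ be the algebraic intersection number, computed after a small perturbation of $\zeta$ rel endpoints that makes it transverse to $e$. Only a compact part of $e$ comes near $\zeta$. For a homotopy of $\zeta$ rel endpoints in $S^2\setminus\{x_\pm\}$, only some $e|_{[-S,S]}$ meets its compact image, and the endpoints of $e|_{[-S,S]}$ do not, so $\mathrm{Int}(e,\cdot)$ is invariant under such homotopies. It is additive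 under concatenation, so on loops it defines a homomorphism on $H_1$ of any connected open subset of $S^2\setminus\{x_\pm\}$.

Let $y,y'\notin e\cup\psi'^{-1}e\cup\{x_\pm\}$ and let $\zeta$ be a path from $y'$ to $y$ avoiding $x_\pm$. For large $S$, $n(y)$ and $n(y')$ are the degrees of $v|_{[-S,S]\times[0,1]}$ at $y$ and $y'$. Their difference is, up to a universal sign, the intersection number of $\zeta$ with the image of the boundary of the rectangle. The vertical sides are near $x_\pm$ and do not meet $\zeta$; the horizontal sides are $e$ and $\psi'^{-1}e$ with opposite orientations. Hence, with a universal sign $\epsilon_0$,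
$$n(y)-n(y')=\epsilon_0\big(\mathrm{Int}(e,\zeta)-\mathrm{Int}(\psi'^{-1}e,\zeta)\big)=\epsilon_0\big(\mathrm{Int}(e,\zeta)-\mathrm{Int}(e,\psi'\zeta)\big).\tag{3}$$
The last equality holds because $\psi'$ is an orientation preserving diffeomorphism fixing $x_\pm$.

Equation (3) has the form of a coboundary, $g(y)-g(\psi'y)$, whenever $\mathrm{Int}(e,\cdot)$ has a potential $g$. Such a term integrates to zero even when $g$ is not integrable:

**Lemma 3.** Let $B$ be a $\psi'$-invariant set of finite measure, $g$ finite and measurable on $B$, and $F=g-g\circ\psi'\in L^1(B)$. Then $\int_BF\,\sigma=0$.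

*Proof.* The Birkhoff sums of $F$ are $g-g\circ\psi'^T$. Almost every $y$ with $|g(y)|\le M$ returns infinitely often to $\{|g|\le M\}$, and for these times $T$ the sum is bounded by $2M$. So the Birkhoff limit, which exists a.e. and has integral $\int_BF$, is $0$ a.e. $\square$

**Lemma 4.** Let $D$ be a $\psi'$-invariant, connected and simply connected open set with $x_\pm\notin D$. If $v(\mathbb R^2)\cap D\ne\emptyset$, then $E(u)\ge|D|$.

*Proof.* **Step 1: a potential on $D$.** Fix $y_0\in D\setminus(e\cup\psi'^{-1}e)$. For $y\in D\setminus e$ put $g(y)=\epsilon_0\mathrm{Int}(e,\zeta_y)$ with $\zeta_y\subset D$ a path from $y_0$ to $y$. This does not depend on $\zeta_y$, because $D$ is simply connected and avoids $x_\pm$. As $e\cap D$ is closed in $D$, the set $D\setminus e$ is open; $g$ is locally constant on it, hence measurable.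

**Step 2: $n$ is a constant plus a coboundary.** Apply (3) to $\zeta_y$. Since $\psi'\zeta_y\subset D$ runs from $\psi'y_0$ to $\psi'y$, $\epsilon_0\mathrm{Int}(e,\psi'\zeta_y)=g(\psi'y)-g(\psi'y_0)$. So for a.e. $y\in D$
$$n(y)=C+g(y)-g(\psi'y),\qquad C=n(y_0)+g(\psi'y_0)\in\mathbb Z .$$
As $n\in L^1$, Lemma 3 gives $\int_Dn\,\sigma=C|D|$.

**Step 3: $C\ge1$.** The set $v^{-1}(D)$ is nonempty, open and invariant under $t\mapsto t+1$, so it contains a point with $t\in(0,1)$. As $v$ is open, $n\ge1$ almost everywhere on a nonempty open subset of $D$, and $\int_Dn\,\sigma>0$. The integer $C$ is therefore at least $1$, and $E(u)\ge\int_Dn\,\sigma\ge|D|$ by (2). $\square$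

So a cheap cylinder with no end in $U_0$ does not enter $U_0$. The next lemma treats a cylinder that crosses a collar. Then $\mathrm{Int}(e,\cdot)$ has no potential on the collar, but it has the same periods as the angular form, up to sign, and the displacement comes into play. For a lift $\tilde\psi'$ let $D_{\psi'}$ be its displacement on $A$.

**Lemma 5.** Let $P,P'$ be $\psi'$-invariant, connected and simply connected open sets with $a\in P$, $\overline P\subset P'$, $b\notin\overline{P'}$. Suppose one of $x_\pm$ is in $P$ and the other is not in $P'$. If $B',B''\subset P'\setminus P$ are disjoint $\psi'$-invariant sets of positive measure and $m',m''$ are the means of $D_{\psi'}$ over them, then $E(u)\ge\min(|B'|,|B''|)\,|m''-m'|$.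

*Proof.* **Step 1: compare $\mathrm{Int}(e,\cdot)$ with $\eta$ on loops.** Let $x$ be the end in $P$ and $\alpha_0\subset P$ a smooth embedded arc from $a$ to $x$ (a point if $x=a$). Then $P'\setminus\alpha_0\subset A$ is an open annulus, and $H_1$ is generated by a smooth Jordan curve $\lambda$ bounding a disc neighborhood of $\alpha_0$ in $P'$. Paths in $P'\setminus\alpha_0$ avoid $x_\pm$. The path $e$ joins the two sides of $\lambda$, so $\mathrm{Int}(e,\lambda)=\pm1$. Since $\lambda$ separates $a$ from $b$, also $\int_\lambda\eta=\pm1$. Hence for some $\epsilon=\pm1$ we have $\epsilon_0\mathrm{Int}(e,\cdot)=\epsilon\int\eta$ on all loops in $P'\setminus\alpha_0$.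

**Step 2: the potential.** Fixing a base point and integrating the difference, we get a finite function $g$, continuous on the open set $(P'\setminus\alpha_0)\setminus e$ and so measurable, such that for every path $\zeta\subset P'\setminus\alpha_0$ from $y'$ to $y$ with endpoints off $e$
$$\epsilon_0\mathrm{Int}(e,\zeta)-\epsilon\int_\zeta\eta=g(y)-g(y').$$

**Step 3: a formula for $n$ on the collar.** Let $y,y'\in P'\setminus P$ be off $e\cup\psi'^{-1}e$. As $P$ is an open disc and $\alpha_0\cup\psi'^{-1}\alpha_0$ is a compact subset of it, there is a closed disc $P_1\subset P$ containing both arcs. As $P'\setminus P_1$ is connected, it contains a path $\zeta$ from $y'$ to $y$. Then $\zeta$ and $\psi'\zeta$ both lie in $P'\setminus\alpha_0$. Lifting $\zeta$ and applying $\tilde\psi'$ shows $\int_{\psi'\zeta}\eta-\int_\zeta\eta=D_{\psi'}(y)-D_{\psi'}(y')$. Insert Step 2 for $\zeta$ and for $\psi'\zeta$ into (3), keeping $y'$ fixed: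
$$n(y)=C-\epsilon D_{\psi'}(y)+g(y)-g(\psi'y)\quad\text{for a.e. }y\in P'\setminus P,$$
with a constant $C\in\mathbb R$.

**Step 4: integrate.** $D_{\psi'}$ is bounded on $P'\setminus P$, whose closure is a compact subset of $A$, and $n\in L^1$. So Lemma 3 gives $\int_Bn\,\sigma=C|B|-\epsilon\int_BD_{\psi'}\,\sigma$ for invariant $B\subset P'\setminus P$. For $B=B',B''$ this says that $C-\epsilon m'\ge0$ and $C-\epsilon m''\ge0$. Two nonnegative numbers differing by $|m''-m'|$ have sum at least $|m''-m'|$. Hence
$$E(u)\ge\int_{B'\cup B''}n\,\sigma=|B'|(C-\epsilon m')+|B''|(C-\epsilon m'')\ge\min(|B'|,|B''|)\,|m''-m'|.\qquad\square$$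

For $\psi'$ close to $\phi^k$ the difference $|m''-m'|$ grows linearly in $k$. So for large $k$ jumping over a collar costs more than any prescribed energy.

**Why one collar is not enough.** With a single collar $U_1\setminus U_0$, Lemma 5 forbids a cheap cylinder from $U_0$ to the outside of $U_1$. It says nothing about a cheap cylinder from $U_0$ to a fixed point in the collar, followed by a second one from there to the outside, and the Floer complex could be linked by such two-step chains. The way past this is a second collar, with larger rotation numbers. A chain that may jump over neither collar must stop in both, and between the stops it consists of cheap cylinders that avoid both caps $U_0$ and $V_0$. Such cylinders lift to the universal cover of $A$ and preserve the displacement of their ends, while the two collars have different displacements.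

## 5. Twist bounds the spectral norm from below

**Theorem 6.** Let $(\phi;a,b,U_0,\dots,U_3)$ be a twist configuration and $\delta_0=\min(|U_0|,|V_0|)$. There is $k_0$ with $\gamma(\phi^k)\ge\delta_0$ for all $k\ge k_0$.

*Proof.* Let $\beta_*>0$ be the minimum of the areas of $B_i',B_i''$ ($i=1,3$), and $\tau_*=\min_i(\tau_i'-\tau_i)>0$. Choose $k_0$ with $\beta_*(k_0\tau_*-\frac12)\ge\delta_0$. Fix $k\ge k_0$, put $\psi=\phi^k$, $\tilde\psi=\tilde\phi^k$, and let $H$ be any Hamiltonian generating $\psi$.

**Step 1: the barrier $\Sigma$.** We find a compact set free of periodic points that contains all relevant boundaries. Let $K_0=S^2\setminus(U_0\cup V_0)$, a compact invariant subset of $A$, and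
$$\Sigma=\bigcup_i\partial U_i\ \cup\ \big(K_0\cap\{\mathrm{rot}\in\{\tau_1,\tau_1',\tau_3,\tau_3'\}\}\big).$$
$\Sigma\subset A$ is compact. Rotation numbers on it are irrational, so it contains no periodic point and has positive distance from the compact set $\mathrm{Fix}(\psi)$. Note $\partial V_0\subset\partial U_3$. For $i=1,3$ we have $U_i\setminus\overline{U_{i-1}}\subset K_0$, so the boundaries of $U_i$, $V_0$, $B_i'$, $B_i''$ are all contained in $\Sigma$. Let $\mathcal N$ be the open $r$-neighborhood of $\mathrm{Fix}(\psi)$, with $r$ so small that geodesic $r$-balls about points of $\mathrm{Fix}(\psi)$ are connected and miss $\Sigma$, and that $D_\psi$ varies by less than $\frac14$ over distances $<2r$ in $K_0$.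

**Step 2: a nondegenerate perturbation supported in $\mathcal N$.** We claim that there are arbitrarily $C^\infty$-small $F$, compactly supported in $\mathcal N$, with $dF_t(a)=dF_t(b)=0$, such that with $\chi=\phi_F^1$ the map $\psi'=\psi\chi$ is nondegenerate.

First choose a small function $F^0$ supported in $\mathcal N$ near $\{a,b\}$ and quadratic in Darboux charts near $a$ and $b$. Then $d(\psi\phi^1_{F^0})(a)=Me^X$ with $M=d\psi(a)\in SL_2(\mathbb R)$ and a small $X\in\mathfrak{sl}_2$ at our disposal. The eigenvalue $1$ occurs iff $\mathrm{tr}(Me^X)=2$. The analytic function $g\mapsto\mathrm{tr}(Mg)$ is nonconstant on the connected group $SL_2(\mathbb R)$, hence not constant near the identity, so arbitrarily small $X$ avoid the value $2$. The same applies at $b$. Put $\psi_1=\psi\phi^1_{F^0}$. A fixed point of $\psi_1$ outside $\mathcal N$ would be fixed by $\psi$, so $\mathrm{Fix}(\psi_1)\subset\mathcal N$. The points $a,b$ are nondegenerate, hence isolated, so $M_1=\mathrm{Fix}(\psi_1)\setminus\{a,b\}$ is compact. Choose $F_1,\dots,F_m$ compactly supported in $\mathcal N\setminus\{a,b\}$ whose Hamiltonian vector fields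 span the tangent space at each point of $M_1$. The map
$$(\varepsilon,y)\mapsto\big(y,\ \psi_1\phi^1_{\varepsilon_1F_1}\cdots\phi^1_{\varepsilon_mF_m}(y)\big)$$
is transverse to the diagonal at all points $(0,y)$: at $y\in M_1$ because the $\varepsilon$-derivatives span, at $a,b$ by nondegeneracy, and elsewhere the image is off the diagonal. By compactness it is transverse at all $(\varepsilon,y)$ with $|\varepsilon|$ small. By parametric transversality $\psi_1\phi^1_{\varepsilon_1F_1}\cdots\phi^1_{\varepsilon_mF_m}$ is nondegenerate for almost every small $\varepsilon$. Concatenating the flows, with time reparametrization, gives $F$.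

Points outside $\mathcal N$ are not moved by the flow of $F$, and flow lines starting in $\mathcal N$ stay in $\mathcal N$. So no moving flow line meets $\Sigma$, and *$\chi$, hence $\psi'$, preserves $U_i,V_0,K_0,B_i',B_i''$*. Let $\tilde\chi$ be the lift of $\chi$ along the flow of $F$, which fixes $a,b$, and let $D_\chi$ be its displacement. Flow lines starting in $K_0$ stay in the compact set $K_0\subset A$, so we may take $F$ so small that $\chi$ moves points by less than $r$ and $|D_\chi|<\frac14$ on $K_0$. Put $\tilde\psi'=\tilde\phi^k\tilde\chi$ and $H'=H\#F$, which generates $\psi'$.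

**Step 3: displacements of $\psi'$.** We compare them with $k\,\mathrm{rot}$. We have $D_{\psi'}=D_\psi\circ\chi+D_\chi$. For $B=B_i'$ or $B_i''$, $\int_BD_\psi\circ\chi\,\sigma=\int_BD_\psi\,\sigma=k\int_BD_\phi\,\sigma=k\int_B\mathrm{rot}\,\sigma$, so the mean of $D_{\psi'}$ over $B$ differs by less than $\frac14$ from $k$ times the mean of $\mathrm{rot}$. The mean of $\mathrm{rot}$ is at most $\tau_i$ on $B_i'$ and at least $\tau_i'$ on $B_i''$. Hence $m_i''-m_i'\ge k\tau_*-\frac12$.

Fixed points of $\psi'$ lie in $\mathcal N$. If $x\in\mathrm{Fix}(\psi')\cap K_0$, then $x$ lies in the $r$-ball of some $\hat x\in\mathrm{Fix}(\psi)$. This ball is connected and misses $\Sigma$, so $\hat x\in K_0$, and $\hat x$ lies in the same sets $U_i$ as $x$. The point $\chi(x)\in K_0$ has distance less than $2r$ from $\hat x$. So the integers $D_{\psi'}(x)=D_\psi(\chi x)+D_\chi(x)$ and $D_\psi(\hat x)=k\,\mathrm{rot}(\hat x)$ differ by less than $\frac12$, that is,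
$$D_{\psi'}(x)=k\,\mathrm{rot}(\hat x).\tag{4}$$

**Step 4: it suffices to show $\tilde\gamma(H')\ge\delta_0$.** Letting $F\to0$, Hofer continuity then gives $\tilde\gamma(H)\ge\delta_0$. As $H$ was any Hamiltonian generating $\psi$, $\gamma(\phi^k)\ge\delta_0$.

**Step 5: the low-energy graph.** We record which fixed points cheap cylinders can join. Fix a regular $J$. Join $x,y\in\mathrm{Fix}(\psi')$ by an *edge* if there is a nonconstant Floer cylinder of $(H',J)$ of energy $<\delta_0$ whose ends are the orbits of $x,y$, in either order. For an edge with cylinder $v$ as in Section 4: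

* (E1) If $x,y\notin U_0$, then $v$ misses $U_0$. If $x,y\notin V_0$, then $v$ misses $V_0$. This is Lemma 4, as $\delta_0\le|U_0|,|V_0|$.
* (E2) It is impossible that one of $x,y$ is in $U_0$ and the other is not in $U_1$, or that one is in $U_2$ and the other is not in $U_3$. By Lemma 5 with $(P,P')=(U_0,U_1)$, $B'=B_1'$, $B''=B_1''$, respectively $(U_2,U_3)$, $B'=B_3'$, $B''=B_3''$, the energy would be at least $\beta_*(k\tau_*-\frac12)\ge\delta_0$.
* (E3) If $x,y\notin U_0\cup V_0$, then $D_{\psi'}(x)=D_{\psi'}(y)$. By (E1) $v$ takes values in $K_0\subset A$, so it lifts to $\tilde v$ with $\tilde v(s,t+1)=\tilde\psi'^{-1}\tilde v(s,t)+j$ for some $j\in\mathbb Z$. As $s\to\pm\infty$, $\theta(\tilde v(s,1))-\theta(\tilde v(s,0))\to0$, because $v(s,\cdot)$ converges uniformly on $[0,1]$ to a point of $A$. The same difference tends to $j-D_{\psi'}(x_\pm)$. So both displacements equal $j$.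

**Step 6: no path of edges joins a point of $U_0$ to a point of $V_0$.** Suppose there is one. Cut it at its first vertex in $V_0$, and then start at the last vertex before it in $U_0$: we get $x_0\in U_0$, $x_l\in V_0$, and $x_1,\dots,x_{l-1}\notin U_0\cup V_0$. By (E2) $x_1\in U_1$, hence $l\ge2$ and $x_1\in U_1\setminus U_0\subset U_2$. Let $j$ be minimal with $x_j\notin U_2$; it exists as $x_l\notin U_3$, and $j\ge2$ as $x_0,x_1\in U_2$. Since $x_{j-1}\in U_2$, (E2) gives $x_j\in U_3\setminus U_2$, so $j<l$. By (E3) along $x_1,\dots,x_j$, $D_{\psi'}(x_1)=D_{\psi'}(x_j)$. By (4) and condition 3, applied at $\hat x_1\in U_1\setminus U_0$ and $\hat x_j\in U_3\setminus U_2$, we get $D_{\psi'}(x_1)\le k\rho_1<k\rho_2\le D_{\psi'}(x_j)$, a contradiction.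

Let $L$ be the set of fixed points of $\psi'$ that are in $U_0$ or joined by a path of edges to a point of $U_0$, and let $R$ be the rest. Then $\mathrm{Fix}(\psi')\cap U_0\subset L$, $\mathrm{Fix}(\psi')\cap V_0\subset R$, and no edge joins $L$ to $R$.

**Step 7: the complex splits in a short action window.** Suppose, for a contradiction, that $c([S^2],H')-c([pt],H')<\delta_0$. Put $\lambda_-=c([pt],H')$, $\lambda_+=\lambda_-+\delta_0>c([S^2],H')$, and $W=CF^{<\lambda_+}/CF^{<\lambda_-}$, with basis the capped orbits of action in $[\lambda_-,\lambda_+)$. Choose generic $p\in U_0$, $p'\in V_0$ and a path $\ell$ from $p$ to $p'$. The maps $d,P_p,P_{p'},T$ decrease action, so they descend to $W$. Their matrix entries in $W$ count nonconstant cylinders of energy $<\lambda_+-\lambda_-=\delta_0$, that is, edges. So $W=W_L\oplus W_R$ is preserved by all of them. A cylinder counted by $P_p$ has $v(0,0)=u(0,0)=p\in U_0$. By (E1) it has an end in $U_0$, hence both its ends are in $L$. So $P_p=0$ on $W_R$. In the same way a cylinder counted by $P_{p'}$ has an end in $V_0$, so both its ends are in $R$, and $P_{p'}=0$ on $W_L$.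

**Step 8: the contradiction.** Let $\xi\in CF_2^{<\lambda_+}$ be a cycle representing $[S^2]$, and write its image in $W$ as $\xi_L+\xi_R$. As $d$ preserves the splitting, $d\xi_L=d\xi_R=0$. By (1), in $W$,
$$P_p\xi=P_p\xi_L=(P_p-P_{p'})\xi_L=\pm dT\xi_L\pm Td\xi_L=\pm d(T\xi_L).$$
So in $CF$ we have $P_p\xi=dy+w$ with $y\in CF_1^{<\lambda_+}$ and $w\in CF_0^{<\lambda_-}$. By Lemma 2, $P_p\xi$ represents $\pm[pt]\ne0$. Thus $w$ is a cycle representing $\pm[pt]$ with all actions $<\lambda_-$, and $c([pt],H')<\lambda_-=c([pt],H')$, a contradiction. $\square$

## 6. Zero entropy makes the rotation number continuous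

Now we look for twist configurations. Continuity of $\mathrm{rot}$ comes from the following external theorem. A *topological horseshoe* of $F$ is a compact set $Y$, invariant under some $F^m$, $m\ge1$, such that $F^m|_Y$ has a finite-to-one compact extension $g$ which is in turn an extension of a Bernoulli shift on at least two symbols (and periodic sequences lift to periodic points). The simplest example is a set $Y$ on which $F^m$ is conjugate to the full shift on two symbols, with $g=F^m|_Y$. We use only that then $h_{top}(F^m|_Y)=h_{top}(g)>0$, by Bowen's inequality for finite-to-one extensions.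

**Theorem (Le Calvez–Tal,** *Topological horseshoes for surface homeomorphisms*, Duke Math. J. 171 (2022), Theorem A; the part used here**).** Let $F$ be a homeomorphism of $\mathbb T\times\mathbb R$ isotopic to the identity, $\tilde F$ a lift to $\mathbb R^2$, $p_1$ the first coordinate. Suppose $F$ has no topological horseshoe. Then every $y$ with $\omega(y)\ne\emptyset$ has a rotation number $\mathrm{rot}(y)$: for every compact $K$ and all $n_k\to\infty$ with $F^{n_k}(y)\in K$ one has $\frac1{n_k}(p_1\tilde F^{n_k}(\tilde y)-p_1(\tilde y))\to\mathrm{rot}(y)$. Moreover $\mathrm{rot}$ is continuous on the set of non-wandering points $y$ with $\omega(y)\ne\emptyset$.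

**Lemma 7.** Let $\phi\in\mathrm{Ham}(S^2)$ fix $a\ne b$. If $h_{top}(\phi)=0$, then every $y\in\bar A$ has a rotation number, and $\mathrm{rot}:\bar A\to\mathbb R$ is continuous.

*Proof.* **Step 1: extend to the open annulus.** Extend $\hat\phi$ to a homeomorphism $\hat f$ of $\mathbb T\times\mathbb R$ by $(\theta,r)\mapsto(\hat\phi|_{\partial_a}(\theta),r)$ for $r\le0$ and $(\hat\phi|_{\partial_b}(\theta),r)$ for $r\ge1$. It preserves orientation and both ends, so it is isotopic to the identity.

**Step 2: there is no horseshoe.** A horseshoe $Y$ for $\hat f^m$ gives the compact $\hat f$-invariant set $\bigcup_{j<m}\hat f^j(Y)$ of positive entropy, hence, by the variational principle, an ergodic measure $\mu$ of positive entropy. Outside $\mathbb T\times(0,1)$ the coordinate $r$ is invariant. So either $\mu$ lives on one invariant circle $\mathbb T\times\{r\}$, where a homeomorphism has entropy $0$, or $\mu(\mathbb T\times(0,1))=1$, which gives a $\phi$-invariant measure of positive entropy on $S^2$. Both are impossible.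

**Step 3: every point of $\bar A$ qualifies.** Each neighborhood of a point of $\bar A$ contains an open subset of $\mathbb T\times(0,1)\cong A$, where $\hat f$ preserves a finite area; so the point is non-wandering. Its $\omega$-limit set is nonempty since $\bar A$ is compact and invariant. Apply the theorem with $K=\bar A$. $\square$

The rotation function of $\phi^{-1}$ with the inverse lift is $-\mathrm{rot}$: almost everywhere by Birkhoff, and then everywhere, because both functions are continuous ($h_{top}(\phi^{-1})=0$ as well).

## 7. Three fixed points force a nonconstant rotation number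

**Lemma 8.** Let $f\in\mathrm{Ham}(S^2)$ have $h_{top}(f)=0$, $f\ne\mathrm{id}$, and at least three fixed points. Then there are $a\ne b$ in $\mathrm{Fix}(f)$ for which $\mathrm{rot}$ on $\bar A$ is nonconstant.

*Proof.* Suppose it is constant for all pairs. We show that all actions agree mod $\mathbb Z$, and then Lemma 1(ii) applies. Let $p\ne q$ be fixed points, $r$ a third one, $A=S^2\setminus\{p,q\}$, and choose the lift with $\tilde f(\tilde r)=\tilde r$. Then $\mathrm{rot}\equiv\mathrm{rot}(r)=0$, so $\int_AD_f\,\sigma=0$.

**Step 1: a Hamiltonian isotopy from $\mathrm{id}$ to $f$ that fixes $p$ and $q$.** We need it to write $D_f$ as a time integral. Let $f_t$ be any Hamiltonian isotopy from $\mathrm{id}$ to $f$. The loop $t\mapsto(f_t(p),f_t(q))$ lies in the ordered configuration space of two points of $S^2$, which is homotopy equivalent to $S^2$, hence simply connected. So there is a smooth homotopy $(p_{s,t},q_{s,t})$, $p_{s,t}\ne q_{s,t}$, from this loop at $s=0$ to the constant loop $(p,q)$ at $s=1$, with value $(p,q)$ for $t=0,1$. Choose functions $K_{s,t}$ on $S^2$, smooth in all variables and depending linearly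 on the velocities $(\partial_sp_{s,t},\partial_sq_{s,t})$, with $X_{K_{s,t}}=\partial_sp_{s,t}$ at $p_{s,t}$ and $X_{K_{s,t}}=\partial_sq_{s,t}$ at $q_{s,t}$. Let $g_{s,t}$ be the flow in $s$ with $g_{0,t}=\mathrm{id}$. It carries $p_{0,t}$ to $p_{s,t}$ and $q_{0,t}$ to $q_{s,t}$. For $t=0,1$ the velocities vanish, so $g_{s,t}=\mathrm{id}$. Thus $t\mapsto g_{1,t}f_t$ is a symplectic isotopy from $\mathrm{id}$ to $f$ fixing $p,q$, and on $S^2$ it is Hamiltonian.

**Step 2: for its Hamiltonian $H$, the actions of $p$ and $q$ agree mod $\mathbb Z$.** The displacement of the lift along this isotopy is $\int_0^1d\theta(X_{H_t})\circ\phi_H^t\,dt$, and it differs from $D_f$ by an integer constant. The function $d\theta(X_{H_t})$ is bounded, because $X_{H_t}$ vanishes at $p,q$ while $d\theta$ grows like the inverse distance. From $d\theta\wedge\sigma=0$ we get $d\theta(X)\sigma=d\theta\wedge\iota_X\sigma=-d\theta\wedge dH=d(H\,d\theta)$. Stokes on the complement of small discs about $p,q$ gives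
$$\int_Ad\theta(X_{H_t})\,\sigma=\pm(H_t(p)-H_t(q)),$$
with the same sign for all $t$. As the flow preserves $\sigma$, $|A|=1$ and $\int_AD_f\,\sigma=0$, it follows that $\int_0^1(H_t(p)-H_t(q))\,dt\in\mathbb Z$. These are the actions of the constant orbits $p,q$ with constant caps.

**Step 3: action differences mod $\mathbb Z$ do not depend on the generating Hamiltonian.** This is needed because the $H$ of Step 1 depends on the pair $p,q$. Let $H$ be any Hamiltonian generating $f$, $\kappa$ an arc from $q$ to $p$, and $C(s,t)=\phi_H^t(\kappa(s))$. Since $\sigma(\partial_sC,X_{H_t})=dH_t(\partial_sC)$,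
$$\int C^*\sigma=\int\!\!\int dH_t(\partial_sC)\,ds\,dt=\int_0^1\big(H_t(\phi_H^tp)-H_t(\phi_H^tq)\big)dt .$$
Subtracting the cap of $p$ from $C$ and adding the cap of $q$, we see that $\mathcal A_H(\bar p)-\mathcal A_H(\bar q)$ is the area of a 2-chain with boundary $\kappa-f(\kappa)$. Two such chains differ by a cycle, whose area is an integer. So mod $\mathbb Z$ the difference depends only on $f$, $p$ and $q$.

**Step 4: conclusion.** Fix one Hamiltonian generating $f$. By Steps 2 and 3 all fixed points of $f$ have equal action mod $\mathbb Z$ for it. By Lemma 1(ii) $f=\mathrm{id}$, a contradiction. $\square$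

## 8. From a nonconstant rotation number to four discs

Level sets of a continuous function can be wild, so the discs have to be built from components and their complements. We use these facts of plane topology.

* The frontier of a component of an open set $O\subset S^2$ is disjoint from $O$.
* If $Z\subset S^2$ is closed, connected and nonempty, every component of $S^2\setminus Z$ is simply connected. In particular a connected open set with connected nonempty complement is simply connected.
* In a connected space, if $Q$ is connected and $C$ is a component of the complement of $Q$, then the complement of $C$ is connected.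
* $S^2$ is unicoherent: if $S^2$ is the union of two closed connected sets, their intersection is connected.

**Proposition 9.** If $h_{top}(\phi)=0$ and $\mathrm{rot}$ is nonconstant on $\bar A$ for $a\ne b\in\mathrm{Fix}(\phi)$, then $\phi$ or $\phi^{-1}$ has a twist configuration with these $a,b$.

*Proof.* By Lemma 7 $\mathrm{rot}$ is continuous. Let $\rho_a=\mathrm{rot}|_{\partial_a}$. Replacing $\phi$ by $\phi^{-1}$, hence $\mathrm{rot}$ by $-\mathrm{rot}$, if needed, we may assume $\tau_+:=\max\mathrm{rot}>\rho_a$.

**Step 1: inessential sets have rational constant rotation.** *Let $G\subset A$ be a component of an invariant open subset of $A$ such that loops in $G$ are null-homotopic in $A$. Then $\mathrm{rot}$ is a rational constant on $G$.* The components $\phi^j(G)$ have equal area, so they are not all distinct, and $\phi^n(G)=G$ for some $n\ge1$. $G$ lifts homeomorphically to some $\tilde G$, and $\tilde\phi^n(\tilde G)=\tilde G+j$. Let $y\in G$ be $\phi^n$-recurrent, and let $\phi^{nl}(y)$ lie in a small ball of $G$ around $y$. Then $\tilde\phi^{nl}(\tilde y)\in\tilde G+lj$ lies in the lifted ball around $\tilde y$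 shifted by $lj$. Letting $l\to\infty$ along such returns, $\mathrm{rot}(y)=j/n$. Recurrent points are dense and $\mathrm{rot}$ is continuous.

*Consequence. If $Z\subset S^2$ is nonempty, closed, connected and invariant, with $\partial Z\subset A$ and $\mathrm{rot}$ equal to an irrational constant on $\partial Z$, then every component $G$ of $S^2\setminus Z$ contains $a$ or $b$.* Otherwise $G\subset A$ is a component of the invariant open set $(S^2\setminus Z)\setminus\{a,b\}$, and it is simply connected as $Z$ is connected. So $\mathrm{rot}$ is a rational constant on $G$, and since $\emptyset\ne\partial G\subset\partial Z$ this contradicts continuity.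

**Step 2: essential loops of fast rotation.** *For $\rho_a<\rho<\tau_+$ the set $\{\mathrm{rot}>\rho\}\cap A$ contains a loop $\Lambda$ that is not null-homotopic in $A$.* It will keep the discs of Step 3 away from $b$. Let $G$ be a component of $\{\mathrm{rot}>\rho\}\subset\bar A$; then $G\cap\partial_a=\emptyset$. If $G$ meets $\partial_b$, it contains $\partial_b$ and a collar of it, and the loop is there. If not, $G\subset A$. If there were no essential loop in $G$, then by Step 1 $\mathrm{rot}$ would be a constant $>\rho$ on $G$. But $G$ has a nonempty frontier in the connected space $\bar A$, where $\mathrm{rot}\le\rho$, a contradiction.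

*Such a loop has $a$ and $b$ in different components of $S^2\setminus\Lambda$.* Otherwise an arc from $a$ to $b$ misses $\Lambda$, and $\Lambda$ is null-homotopic in the complement of this arc, which is simply connected and contained in $A$.

**Step 3: the discs $U_\rho$.** For irrational $\rho\in(\rho_a,\tau_+)$ we construct an invariant disc around $a$ with $\mathrm{rot}=\rho$ on its boundary. Let $O_\rho=\pi(\{\mathrm{rot}<\rho\})$. It is open, as $\mathrm{rot}$ is constant on $\partial_a$ and on $\partial_b$, it is invariant, and it contains $a$. Let $Q_\rho$ be its component containing $a$; then $\phi(Q_\rho)=Q_\rho$. With $\Lambda$ from Step 2, $Q_\rho\cap\Lambda=\emptyset$, so $Q_\rho$ misses the component $S_b\ni b$ of $S^2\setminus\Lambda$. Let $C_\rho$ be the component of the closed set $S^2\setminus Q_\rho$ containing $b$. Then $S_b\subset C_\rho$, so $b\in\mathrm{int}\,C_\rho$ and $b\notin\overline{Q_\rho}$. Put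
$$U_\rho=S^2\setminus C_\rho .$$
$U_\rho$ is open and invariant. It is connected by the third topological fact and simply connected since its complement is connected. A point of $C_\rho$ outside $\overline{Q_\rho}$ has a connected neighborhood in $S^2\setminus Q_\rho$, so it is interior to $C_\rho$; hence $\partial U_\rho\subset\partial Q_\rho$. Since $a\in Q_\rho$ and $b\notin\overline{Q_\rho}$, and since a frontier point of $Q_\rho$ is not in $O_\rho$, we have $\partial Q_\rho\subset A\cap\{\mathrm{rot}=\rho\}$. Finally $\partial U_\rho\ne\emptyset$. Two more properties are needed.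

(b) *$S^2\setminus\overline{Q_\rho}$ is connected and $U_\rho\subset\overline{Q_\rho}$. So $\mathrm{rot}\le\rho$ on $\overline{U_\rho}\setminus\{a\}$, $\overline{U_\rho}=\overline{Q_\rho}$, and $S^2\setminus\overline{U_\rho}$ is connected, simply connected and contains $b$.* Apply the consequence in Step 1 to $Z=\overline{Q_\rho}$, noting $b\notin Z$, $a\in\mathrm{int}\,Z$ and $\partial Z\subset\partial Q_\rho$. Every component of $S^2\setminus Z$ contains $b$, so there is only one. It lies in $C_\rho$, whence $U_\rho\subset\overline{Q_\rho}$. It is simply connected because $Z$ is connected. The rest follows from $Q_\rho\subset U_\rho$.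

(c) *If $\rho<\rho'$ then $\overline{U_\rho}\subset U_{\rho'}$.* $\overline{U_\rho}=\overline{Q_\rho}$ is connected, contains $a$, and lies in $O_{\rho'}$ by (b). So it lies in $Q_{\rho'}\subset U_{\rho'}$.

**Step 4: choice of $U_0,U_1,U_3$ and construction of $U_2$.** The disc $U_{\rho_2}$ would not serve as $U_2$: between $U_{\rho_2}$ and $U_{\rho_3}$ we know $\mathrm{rot}\le\rho_3$, and condition 3 asks for a lower bound. So we build $U_2$ from outside. Fix irrational $\rho_a<\rho_0<\rho_1<\rho_2<\rho_3<\tau_+$ and put $U_0=U_{\rho_0}$, $U_1=U_{\rho_1}$, $U_3=U_{\rho_3}$, $C_3=C_{\rho_3}$. The set $\partial U_3=\overline{U_3}\cap C_3$ is connected by unicoherence, it is invariant, and $\mathrm{rot}=\rho_3>\rho_2$ on it. Let $G$ be the component of the open set $\pi(\{\mathrm{rot}>\rho_2\})$ containing $\partial U_3$. It is open and invariant, and $a\notin\overline G$ since $\mathrm{rot}<\rho_2$ near $\partial_a$. Let $Z=\overline G\cup C_3$. It is closed, invariant, and connected (both parts contain $\partial U_3$), and $a\notin Z$. Let $U_2$ be the component of $S^2\setminus Z$ containing $a$.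

Since $\partial C_3=\partial U_3\subset G$, we have $C_3\subset\mathrm{int}\,Z$. So $b\in\mathrm{int}\,Z$ and $\partial Z\subset\partial G\cap A\subset\{\mathrm{rot}=\rho_2\}$. By Step 1 every component of $S^2\setminus Z$ contains $a$, so $S^2\setminus Z=U_2$. It is simply connected as $Z$ is connected, it is invariant, and $\partial U_2=\partial Z$. Now we check the nesting and the bounds.

* $U_2\subset S^2\setminus C_3=U_3$, and as $\partial Z\cap C_3=\emptyset$, even $\overline{U_2}\subset U_3$.
* $U_3\setminus U_2=U_3\cap Z=U_3\cap\overline G$, so $\mathrm{rot}\ge\rho_2$ there.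
* $\overline{U_1}\cap Z=\emptyset$. Indeed $\overline{U_1}\subset U_3$ is disjoint from $C_3$. A point of $\overline{U_1}\cap\overline G$ is neither $a$, since $a\notin\overline G$, nor $b$, since $b\notin\overline{U_1}$; in $A$ it would have $\mathrm{rot}\le\rho_1$ and $\mathrm{rot}\ge\rho_2$. So $\overline{U_1}\subset U_2$.

Together with (b) and (c) this proves conditions 1–3: $\mathrm{rot}=\rho_i$ on $\partial U_i$, $\mathrm{rot}\le\rho_1$ on $U_1\setminus U_0$ by (b), and $V_0=S^2\setminus\overline{U_3}$ is as required by (b).

**Step 5: condition 4.** Each collar must contain two different levels. For $i=1$: for irrational $\rho'\in(\rho_0,\rho_1)$, (c) gives $\emptyset\ne\partial U_{\rho'}\subset U_1\setminus\overline{U_0}$, so $\mathrm{rot}$ takes all these values there. Choose two of them and irrational $\tau_1<\tau_1'$ between them.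

For $i=3$: points of $U_3$ close to $\partial U_3$ lie in $U_3\setminus\overline{U_2}$, and $\mathrm{rot}$ is near $\rho_3$ there. Take $w\in\partial U_2\subset\partial G$ and $g_n\in G$ with $g_n\to w$. Then $g_n\in U_3$ for large $n$, as $w\in U_3$, and $G\cap\overline{U_2}=\emptyset$ because $G$ is open and disjoint from $U_2$. So $g_n\in U_3\setminus\overline{U_2}$ with $\mathrm{rot}(g_n)\to\rho_2$. Any irrational $\rho_2<\tau_3<\tau_3'<\rho_3$ will do. $\square$

## 9. Proofs of Theorems A, B and C

**Proof of Theorem A.** Let $N\ge1$ be a common multiple of the periods of three periodic points, so that $f=\phi^N$ has at least three fixed points. Then $h_{top}(f)=0$, and $f\ne\mathrm{id}$ as $\phi$ is not torsion. By Lemma 8 there are $a\ne b$ in $\mathrm{Fix}(f)$ with $\mathrm{rot}$ nonconstant, and by Proposition 9 $f$ or $f^{-1}$ has a twist configuration. By Theorem 6 and $\gamma(f^{-k})=\gamma(f^k)$ there are $k_0$ and $\delta_0>0$ with $\gamma(f^k)\ge\delta_0$ for $k\ge k_0$. Since $\gamma(\phi^{kN})\le N\gamma(\phi^k)$, for $k\ge k_0$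
$$\gamma(\phi^k)\ge\tfrac1N\gamma(\phi^{kN})\ge\delta_0/N .$$
For $1\le k<k_0$ we have $\gamma(\phi^k)>0$ because $\phi^k\ne\mathrm{id}$. Take $\delta=\min\{\delta_0/N,\ \gamma(\phi^k):1\le k<k_0\}>0$. $\square$

The constants $\delta_0$, $k_0$, $N$ come from dynamics alone and do not depend on $\mathbb K$.

**Proof of Theorem B.** If $\phi^m=\mathrm{id}$, then $\gamma(\phi^{mj})=0$ for all $j$. If $\phi$ is a pseudo-rotation, $\liminf_k\gamma(\phi^k)=0$ is the first of the two known facts of Section 1. Otherwise $\phi$ is non-torsion. Every Hamiltonian diffeomorphism of $S^2$ has at least two fixed points, and $\phi$ is not a pseudo-rotation, so it has at least three periodic points. If $h_{top}(\phi)>0$, the uniform lower bound is the second known fact. If $h_{top}(\phi)=0$, it is Theorem A. $\square$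

**Proof of Theorem C.** The first statement is Theorem 6, and $\gamma\le\frac12$ is Lemma 1(i); recall that $\mathrm{area}(S^2)=1$ in our normalization.

Let $\phi$ be generated by $h(z)$ with $h''(\frac12)\ne0$. Since $\gamma(\phi^{-k})=\gamma(\phi^k)$ and $\phi^{-1}$ is generated by $-h$, we may assume $h''>0$ near $\frac12$. Take $a=\{z=0\}$, $b=\{z=1\}$. Then $\mathrm{rot}=h'(z)$ is continuous on $\bar A$. Choose $z_0<z_1<z_2<z_3$ in a small interval around $\frac12$ on which $h'$ is strictly increasing, with $z_0<\frac12<z_3$ and all $h'(z_i)$ irrational, and put $U_i=\{z<z_i\}$. Conditions 1 and 2 are clear. Condition 3 holds with $\rho_i=h'(z_i)$ for $i=1,2$. Condition 4 holds because on $\{z_{i-1}<z<z_i\}$ the function $\mathrm{rot}$ takes all values in $(h'(z_{i-1}),h'(z_i))$. Theorem 6 gives $\liminf_k\gamma(\phi^k)\ge\min(z_0,1-z_3)$. Letting $z_0,z_3\to\frac12$ we get $\liminf_k\gamma(\phi^k)\ge\frac12$. Together with $\gamma\le\frac12$, the limit is $\frac12=\frac12\mathrm{area}(S^2)$. $\square$
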